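\title{Sums of squared norms of points whose convex hull contains the unit ball}

\begin{abstract}
We prove that if the convex hull of $b_1,\dots,b_n\in\mathbb{R}^d$ contains the Euclidean unit ball, then $\sum_i|b_i|^2\ge d^2n/(n-d)$. For $n=2d$ the bound is $2d^2$, which confirms a conjecture stated in a paper of Ivanov. We determine all cases of equality: they are orthogonal sums of congruent regular simplices, and for $n=2d$ the regular cross-polytope. We also prove $\sum_i|b_i|\ge 2d^{3/2}$ for every $n$. The proof picks a facet of the convex hull at random, with probability proportional to the volume of the cone over it, and combines two identities from the divergence theorem with the Cauchy--Schwarz inequality.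
\end{abstract}

\section{The problem and the results}

Let $d\ge1$, let $|\cdot|$ be the Euclidean norm on $\mathbb{R}^d$, and let $\mathbf{B}^d$ be the closed unit ball. How short can $n$ vectors $b_1,\dots,b_n$ be if their convex hull contains $\mathbf{B}^d$? The condition can be read direction by direction:
\begin{equation}\label{eq:support}
\mathbf{B}^d\subseteq\operatorname{conv}\{b_1,\dots,b_n\}
\iff
\max_i\langle b_i,u\rangle\ge1\ \text{ for every unit vector } u .
\end{equation}
Indeed, if a unit vector $u$ is a convex combination of the $b_i$, then $1=\langle u,u\rangle\le\max_i\langle b_i,u\rangle$. Conversely, a point $x$ outside the convex hull is strictly separated from it by some unit vector $u$, so $|x|\ge\langle x,u\rangle>\max_i\langle b_i,u\rangle\ge1$. Thus the caps $\{u:|u|=1,\ \langle b_i,u\rangle\ge1\}$ must cover the unit sphere. A longer vector covers a larger cap, but always less than a hemisphere, and we ask for the cheapest covering when the vector $b_i$ costs $|b_i|^2$.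

For $d=1$ one needs a point $\ge1$ and a point $\le-1$, at total cost at least $2$. For $n=2d$ the natural candidates are the cross-polytopes with vertices $\pm a_je_j$, where $(e_j)$ is an orthonormal basis and $a_j>0$. If $t=\max_ja_j|u_j|$ for a unit vector $u$, then $1=\sum_ju_j^2\le t^2\sum_ja_j^{-2}$, with equality when $u_j$ is proportional to $1/a_j$; so by \eqref{eq:support} such a cross-polytope contains $\mathbf{B}^d$ exactly when $\sum_ja_j^{-2}\le1$. The Cauchy--Schwarz inequality $d^2\le\sum_ja_j^2\sum_ja_j^{-2}$ then shows that the cost $2\sum_ja_j^2$ is at least $2d^2$, with equality for $a_j=\sqrt d$. One is led to guess that no configuration of $2d$ points does better, and this is the conjecture stated in \cite{Ivanov}: \emph{if $b_1,\dots,b_{2d}\in\mathbb{R}^d$ and $\mathbf{B}^d\subseteq\operatorname{conv}\{b_1,\dots,b_{2d}\}$, then}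
\begin{equation}\label{eq:conj}
\sum_{i=1}^{2d}|b_i|^2\ge 2d^2 .
\end{equation}
The number of points matters here. In the plane, the regular pentagon with inradius $1$ has cost $5/\cos^2(\pi/5)=10(3-\sqrt5)<8$, so five points beat the square. A proof of \eqref{eq:conj} must therefore use the value of $n$, and it is natural to look for a bound that depends on it.

In Theorems \ref{thm:squares}--\ref{thm:norms}, $b_1,\dots,b_n\in\mathbb{R}^d$ are points with
\[
\mathbf{B}^d\subseteq D:=\operatorname{conv}\{b_1,\dots,b_n\}.
\]
They may repeat and need not be vertices of $D$. Since $D$ has interior points, $n\ge d+1$.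

\begin{theorem}\label{thm:squares}
We have
\[
\sum_{i=1}^n|b_i|^2\ \ge\ \frac{d^2n}{n-d}.
\]
In particular, \eqref{eq:conj} holds for every $d\ge1$.
\end{theorem}

\begin{theorem}\label{thm:equality}
Equality holds in Theorem~\ref{thm:squares} if and only if $k:=d/(n-d)$ is an integer and $\{b_1,\dots,b_n\}$ is the union of the vertex sets of $n-d$ regular $k$-dimensional simplices, centered at $0$, with circumradius $\sqrt{dk}$, lying in pairwise orthogonal $k$-dimensional subspaces. In particular, for $n=2d$ equality holds if and only if $\{b_1,\dots,b_{2d}\}=\{\pm\sqrt d\,e_1,\dots,\pm\sqrt d\,e_d\}$ for some orthonormal basis $(e_j)$.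
\end{theorem}

The extremal configurations run from the regular simplex with circumradius $d$ (for $n=d+1$, $k=d$) to the regular cross-polytope (for $n=2d$, $k=1$). An intermediate one, with $d=4$ and $n=6$, consists of two equilateral triangles with circumradius $\sqrt8$ in orthogonal planes. For $n>2d$ we have $0<k<1$, so the bound is not attained.

For the sum of the norms, extra points do not help.

\begin{theorem}\label{thm:norms}
For every $n$,
\[
\sum_{i=1}^n|b_i|\ \ge\ 2d^{3/2},
\]
with equality if and only if exactly $2d$ of the $b_i$ are nonzero and these are the points $\pm\sqrt d\,e_1,\dots,\pm\sqrt d\,e_d$ for some orthonormal basis $(e_j)$. Consequently, for $n=2d$ and every $q\ge1$,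
\[
\sum_{i=1}^{2d}|b_i|^q\ \ge\ 2d^{\,1+q/2},
\]
and this bound is sharp.
\end{theorem}

\begin{corollary}\label{cor:unit}
If $u_1,\dots,u_n\in\mathbb{R}^d$ are unit vectors and $r\mathbf{B}^d\subseteq\operatorname{conv}\{u_1,\dots,u_n\}$ with $r>0$, then $r\le\sqrt{n-d}/d$. For $n=2d$ this gives $r\le1/\sqrt d$. The bound is sharp whenever $n-d$ divides $d$.
\end{corollary}

Section~\ref{sec:examples} verifies the extremal configurations, and Section~\ref{sec:plane} finds the method by hand in the plane. Section~\ref{sec:measure} constructs the random facet in general. One inequality, Proposition~\ref{prop:key} in Section~\ref{sec:key}, is the source of all the results; Sections \ref{sec:equality} and \ref{sec:norms} analyze equality and the other exponents.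

\section{Orthogonal sums of regular simplices}\label{sec:examples}

A regular $k$-dimensional simplex centered at $0$ with circumradius $R>0$ has vertices $a_0,\dots,a_k$ with $\sum_ia_i=0$, $|a_i|=R$, and all distances $|a_i-a_j|$ ($i\ne j$) equal. The inner products $\langle a_i,a_j\rangle$ with $i\ne j$ then have a common value $\gamma$, and $0=\langle a_0,\sum_ia_i\rangle=R^2+k\gamma$ gives $\gamma=-R^2/k$.

\begin{lemma}\label{lem:inradius}
Let $U$ be the span of $a_0,\dots,a_k$. Then $\max_i\langle a_i,u\rangle\ge\frac Rk|u|$ for all $u\in U$.
\end{lemma}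

\begin{proof}
Let $x\in U$ with $|x|\le R/k$. Since $\sum_ia_i=0$, we can write $x=\sum_i\lambda_ia_i$ with $\sum_i\lambda_i=1$. For each $j$,
\[
-\frac{R^2}{k}\le\langle x,a_j\rangle=\lambda_jR^2-(1-\lambda_j)\frac{R^2}k=-\frac{R^2}k+\lambda_j\frac{(k+1)R^2}{k},
\]
so $\lambda_j\ge0$ and $x$ lies in the simplex. For $u\ne0$ take $x=\frac Rk\,u/|u|$; then $\frac Rk|u|=\langle x,u\rangle\le\max_i\langle a_i,u\rangle$.
\end{proof}

\begin{proposition}\label{prop:examples}
Let $n>d$ and let $k=d/(n-d)$ be an integer. Take $n-d$ regular $k$-dimensional simplices centered at $0$ with circumradius $\sqrt{dk}$ in pairwise orthogonal $k$-dimensional subspaces $U_1,\dots,U_{n-d}$ of $\mathbb{R}^d$. Together they have $n$ vertices $b_1,\dots,b_n$, the convex hull of these contains $\mathbf{B}^d$, and $\sum_i|b_i|^2=d^2n/(n-d)$.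
\end{proposition}

\begin{proof}
Nonzero vectors in orthogonal subspaces are distinct, so there are $(n-d)(k+1)=n$ vertices, and $\sum_i|b_i|^2=ndk=d^2n/(n-d)$. Since $(n-d)k=d$, the space $\mathbb{R}^d$ is the orthogonal sum of the $U_j$. Write a unit vector as $u=\sum_ju_j$ with $u_j\in U_j$. Some $j$ has $|u_j|\ge(n-d)^{-1/2}$. For $b_i\in U_j$ we have $\langle b_i,u\rangle=\langle b_i,u_j\rangle$, and Lemma~\ref{lem:inradius} with $R/k=\sqrt{d/k}=\sqrt{n-d}$ gives $\max_i\langle b_i,u\rangle\ge\sqrt{n-d}\,|u_j|\ge1$. Now use \eqref{eq:support}.
\end{proof}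

\section{The plane, by hand}\label{sec:plane}

The hypothesis $\mathbf{B}^d\subseteq D$ says that each facet hyperplane of $D$, written as $\{x:\langle x,v\rangle=1\}$, has $|v|\le1$, because its distance from $0$ is $1/|v|$. We want to conclude that the vertices are long. The link we need is an identity that pairs the vectors $v$ with the vertices and has a fixed right-hand side.

Let $D$ be a convex polygon of area $A$ that contains the unit disk, with vertices $b_1,\dots,b_m$ in counterclockwise order and indices read modulo $m$. Let $J$ be the rotation $(x_1,x_2)\mapsto(x_2,-x_1)$, so that $\langle x,Jy\rangle=\det(x,y)$. The triangle with vertices $0,b_i,b_{i+1}$ occupies the fraction $\mu_i=\det(b_i,b_{i+1})/(2A)$ of the area, and $v_i=J(b_{i+1}-b_i)/\det(b_i,b_{i+1})$ satisfies $\langle b_i,v_i\rangle=\langle b_{i+1},v_i\rangle=1$. With the weights $\mu_i$ the determinants cancel: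
\[
\mu_iv_i=\frac1{2A}J(b_{i+1}-b_i).
\]
The sum telescopes, so $\sum_i\mu_iv_i=0$. Next,
\[
(b_{i+1}-b_i)(b_i+b_{i+1})^T=\bigl(b_{i+1}b_{i+1}^T-b_ib_i^T\bigr)+\bigl(b_{i+1}b_i^T-b_ib_{i+1}^T\bigr).
\]
The first bracket telescopes. The second equals $\det(b_i,b_{i+1})J^{-1}$: both sides of $yx^T-xy^T=\det(x,y)J^{-1}$ are alternating and bilinear in $(x,y)$, and they agree at $(e_1,e_2)$. Since the determinants add up to $2A$,
\[
\sum_i\mu_iv_i(b_i+b_{i+1})^T=\mathrm{Id}.
\]
These identities have a simple meaning. The vector $w_i=\mu_{i-1}v_{i-1}+\mu_iv_i=\frac1{2A}J(b_{i+1}-b_{i-1})$ is the gradient of $\log A$ with respect to $b_i$, and the identities read $\sum_iw_i=0$ and $\sum_iw_ib_i^T=\mathrm{Id}$. They are the infinitesimal forms of two facts: area is invariant under translations, and a linear map multiplies it by the determinant. The second one forces the $b_i$ to be long when the $w_i$ are short.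

To make this quantitative, choose an edge at random with probabilities $\mu_i$, let $v$ be its vector, and let $Z_i$ be the indicator that $b_i$ is an endpoint of the edge. Multiplying the second identity by a $2\times2$ matrix $T$ and taking traces gives
\begin{equation}\label{eq:planetrace}
\operatorname{tr}T=\sum_i\mathbb{E}\,Z_i\langle b_i,Tv\rangle ,
\end{equation}
and we may estimate each term by the Cauchy--Schwarz inequality. To see how to do this without loss, take the rhombus with vertices $\pm ae_1,\pm ce_2$, where $a^{-2}+c^{-2}\le1$. The four edges have probability $\frac14$, the vectors are $v=(\pm1/a,\pm1/c)$, each $Z_i$ has mean $\frac12$, and $\langle b_i,v\rangle=2Z_i-1=\pm1$.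

\emph{Centering.} Take $T=\mathrm{Id}$. Each term of \eqref{eq:planetrace} equals $\frac12$, while the product of the $L^2$ norms of $Z_i$ and $\langle b_i,v\rangle$ is $1/\sqrt2$. The estimate loses because $\langle b_i,v\rangle$ is proportional to $Z_i-\frac12$ and not to $Z_i$. The first identity $\mathbb{E}v=0$ allows us to replace $Z_i$ by $Z_i-\frac12$ in \eqref{eq:planetrace}, and then nothing is lost.

\emph{The choice of $T$.} With $T=\mathrm{Id}$ the values $\langle b_i,v\rangle=\pm1$ do not depend on $a$ and $c$, so \eqref{eq:planetrace} does not see the lengths $|b_i|$. With $T=\operatorname{diag}(a,c)$ we have $Tv=(\pm1,\pm1)$ and $\langle b_i,Tv\rangle=(2Z_i-1)|b_i|$, and \eqref{eq:planetrace} reads $\operatorname{tr}T=\frac12\sum_i|b_i|$. This $T$ has an intrinsic description: $T=M^{-1/2}$, where $M=\mathbb{E}\,vv^T=\operatorname{diag}(a^{-2},c^{-2})$. The hypothesis has become $\operatorname{tr}M\le1$, and convexity of $t\mapsto t^{-1/2}$ gives $\operatorname{tr}M^{-1/2}\ge2^{3/2}$, the bound of Theorem~\ref{thm:norms}.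

The general proof consists of the same steps: two identities, centering, and $T=M^{-1/2}$.

\section{A random simplex on the boundary}\label{sec:measure}

From now on $b_1,\dots,b_n$ and $D$ are as in Theorems \ref{thm:squares}--\ref{thm:norms}. Then $D$ is a $d$-dimensional polytope with $0$ in its interior, and each vertex of $D$ is one of the $b_i$. Recall that a facet of $D$ is a $(d-1)$-dimensional intersection of $D$ with a supporting hyperplane, that the facets cover the boundary of $D$, and that the vertices of a facet are the vertices of $D$ lying in it.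

Two features of the plane need care. First, every edge has exactly two vertices, whereas a facet may have more than $d$. We shall need the count $d$, so we cut the facets into simplices. Every polytope $P$ is a union of simplices of dimension $\dim P$, with disjoint relative interiors, whose vertices are vertices of $P$. This follows by induction on the dimension: fix a vertex $x$, decompose each facet of $P$ that does not contain $x$, and take the convex hull of $x$ with each piece. A ray from $x$ through another point of $P$ leaves $P$ through a facet not containing $x$, so these simplices cover $P$; and the exit point of a relative interior point of one of them lies in the relative interior of its base, hence in no other base. We decompose each facet of $D$ in this way, with no compatibility between different facets, and let $\Sigma$ be the finite set of all resulting $(d-1)$-simplices. Second, several indices may give the same vertex. For each vertex of $D$ we fix one index $i$ with $b_i$ equal to it, and say that $i$ \emph{represents} the vertex.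

For $\sigma\in\Sigma$, let $I_\sigma$ be the set of the $d$ indices that represent its vertices, let $n_\sigma$ be the outer unit normal of the facet containing $\sigma$, let $h_\sigma=\max_{x\in D}\langle x,n_\sigma\rangle$ be the distance from $0$ to the hyperplane of that facet, and put
\[
v_\sigma=\frac{n_\sigma}{h_\sigma},\qquad N_\sigma=\sum_{i\in I_\sigma}b_i,\qquad \mu_\sigma=\frac{h_\sigma|\sigma|}{d\operatorname{vol}(D)},
\]
where $|\sigma|$ is the $(d-1)$-dimensional volume. For $d=1$ the facets are the two endpoints of $D$, and $|\sigma|=1$. Since $n_\sigma\in\mathbf{B}^d\subseteq D$, we have $h_\sigma\ge1$. Hence $\mu_\sigma>0$ and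
\begin{equation}\label{eq:v}
|v_\sigma|\le1,\qquad\langle b_i,v_\sigma\rangle=1\ \text{ for }i\in I_\sigma,\qquad\langle b_i,v_\sigma\rangle\le1\ \text{ for all }i.
\end{equation}
The pyramid $\operatorname{conv}(\{0\}\cup\sigma)$ has base $|\sigma|$ and height $h_\sigma$, so $\mu_\sigma$ is its share of the volume of $D$:
\begin{equation}\label{eq:det}
\mu_\sigma=\frac{|\det(b_i)_{i\in I_\sigma}|}{d!\operatorname{vol}(D)}.
\end{equation}

\begin{lemma}\label{lem:identities}
We have $\sum_\sigma\mu_\sigma=1$, $\sum_\sigma\mu_\sigma v_\sigma=0$, and $\sum_\sigma\mu_\sigma v_\sigma N_\sigma^T=\mathrm{Id}$.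
\end{lemma}

\begin{proof}
The divergence theorem for the polytope $D$ and a smooth vector field $F$ states that $\int_D\operatorname{div}F=\sum_\sigma\int_\sigma\langle F,n_\sigma\rangle$. For the constant fields $F=e_j$ it gives $\sum_\sigma|\sigma|n_\sigma=0$. For $F(x)=x_le_j$, whose divergence is $\delta_{jl}$, it gives the $(j,l)$ entry of
\[
\sum_\sigma n_\sigma\Bigl(\int_\sigma x\,dx\Bigr)^T=\operatorname{vol}(D)\,\mathrm{Id}.
\]
The centroid of the simplex $\sigma$ is the average $N_\sigma/d$ of its vertices, so $\int_\sigma x\,dx=|\sigma|N_\sigma/d$. Since $\mu_\sigma v_\sigma=|\sigma|n_\sigma/(d\operatorname{vol}(D))$, these are the second and third identities. The trace of the third is $\sum_\sigma\mu_\sigma\langle N_\sigma,v_\sigma\rangle=d$, and $\langle N_\sigma,v_\sigma\rangle=d$ by \eqref{eq:v}; this is the first.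
\end{proof}

We regard $\sigma$ as random with law $\mu$ and write $\mathbb{E}$ for the expectation. Let $Z_i$ be the indicator of the event $i\in I_\sigma$, and put
\[
p_i=\mathbb{E}Z_i\in[0,1],\qquad M=\mathbb{E}\,v_\sigma v_\sigma^T .
\]
Then $N_\sigma=\sum_iZ_ib_i$, and $p_i=0$ if $i$ represents no vertex. Because $|I_\sigma|=d$ for every $\sigma$,
\begin{equation}\label{eq:sump}
\sum_{i=1}^np_i=d .
\end{equation}

\begin{lemma}\label{lem:M}
The symmetric matrix $M$ is positive definite, $\operatorname{tr}M\le1$, and $K:=M^{-1/2}$ satisfies $\mathbb{E}\langle b,Kv_\sigma\rangle^2=|b|^2$ for all $b\in\mathbb{R}^d$.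
\end{lemma}

\begin{proof}
We have $w^TMw=\mathbb{E}\langle w,v_\sigma\rangle^2\ge0$. If this vanishes, then $\langle w,v_\sigma\rangle=0$ for every $\sigma$, since every $\mu_\sigma$ is positive, and so $w^T=w^T\,\mathbb{E}[v_\sigma N_\sigma^T]=0$ by Lemma~\ref{lem:identities}. By \eqref{eq:v}, $\operatorname{tr}M=\mathbb{E}|v_\sigma|^2\le1$. Finally, $K$ is symmetric, so $\mathbb{E}\langle b,Kv_\sigma\rangle^2=b^TKMKb=|b|^2$.
\end{proof}

\section{The key inequality}\label{sec:key}

\begin{proposition}\label{prop:key}
We have
\begin{equation}\label{eq:key}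
d^{3/2}\ \le\ \sum_{i=1}^n\sqrt{p_i(1-p_i)}\;|b_i| .
\end{equation}
If equality holds, then $M=\frac1d\mathrm{Id}$, and for every $i$ with $0<p_i<1$ and every $\sigma\in\Sigma$,
\begin{equation}\label{eq:twovalues}
\langle b_i,v_\sigma\rangle=
\begin{cases}
1 & \text{if } i\in I_\sigma,\\
-p_i/(1-p_i) & \text{if } i\notin I_\sigma .
\end{cases}
\end{equation}
\end{proposition}

\begin{proof}
We bound $\operatorname{tr}K$ from both sides. By the third identity of Lemma~\ref{lem:identities},
\[
\operatorname{tr}K=\operatorname{tr}\bigl(K\,\mathbb{E}[v_\sigma N_\sigma^T]\bigr)=\mathbb{E}\langle N_\sigma,Kv_\sigma\rangle=\sum_i\mathbb{E}\,Z_i\langle b_i,Kv_\sigma\rangle .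
\]
By the second identity, $\mathbb{E}\langle b_i,Kv_\sigma\rangle=0$, so we may replace $Z_i$ by $Z_i-p_i$. Since $Z_i^2=Z_i$, we have $\mathbb{E}(Z_i-p_i)^2=p_i(1-p_i)$. The Cauchy--Schwarz inequality in $L^2(\mu)$ and Lemma~\ref{lem:M} give, for each $i$,
\begin{equation}\label{eq:CS}
\mathbb{E}\,(Z_i-p_i)\langle b_i,Kv_\sigma\rangle\le\sqrt{p_i(1-p_i)}\;|b_i| .
\end{equation}
Summing, $\operatorname{tr}K$ is at most the right-hand side of \eqref{eq:key}. For the lower bound let $m_1,\dots,m_d>0$ be the eigenvalues of $M$, so that $\sum_jm_j\le1$. The function $t\mapsto t^{-1/2}$ is strictly convex and strictly decreasing on $(0,\infty)$, so Jensen's inequality gives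
\begin{equation}\label{eq:jensen}
\operatorname{tr}K=\sum_jm_j^{-1/2}\ge d\Bigl(\frac1d\sum_jm_j\Bigr)^{-1/2}\ge d^{3/2}.
\end{equation}

Suppose equality holds in \eqref{eq:key}. Then it holds in \eqref{eq:jensen} and in \eqref{eq:CS} for every $i$. Equality in \eqref{eq:jensen} means that the $m_j$ are equal with sum $1$, so $M=\frac1d\mathrm{Id}$ and $K=\sqrt d\,\mathrm{Id}$. Let $0<p_i<1$. Then $b_i$ is a vertex of $D$, hence nonzero, and both factors in \eqref{eq:CS} have nonzero $L^2$ norm. Equality makes them proportional, so there is a constant $c_i$ with $\langle b_i,v_\sigma\rangle=c_i(Z_i-p_i)$ almost surely, that is, for every $\sigma$. As $p_i>0$, some $\sigma$ has $i\in I_\sigma$, and there \eqref{eq:v} gives $c_i(1-p_i)=1$. This is \eqref{eq:twovalues}.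
\end{proof}

The number of points has not yet been used. It enters through \eqref{eq:sump}: the $n$ probabilities have average $d/n$, and this limits the total variance $\sum_ip_i(1-p_i)$.

\begin{proof}[Proof of Theorem~\ref{thm:squares}]
By \eqref{eq:sump} and the Cauchy--Schwarz inequality, $\sum_ip_i^2\ge d^2/n$, with equality only if all $p_i$ equal $d/n$. Square \eqref{eq:key} and apply the Cauchy--Schwarz inequality to the sum over $i$:
\begin{equation}\label{eq:chain}
d^3\le\Bigl(\sum_i\sqrt{p_i(1-p_i)}\,|b_i|\Bigr)^2\le\Bigl(d-\sum_ip_i^2\Bigr)\sum_i|b_i|^2\le\frac{d(n-d)}n\sum_i|b_i|^2 .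
\end{equation}
Divide by $d(n-d)/n$. For $n=2d$ the bound is $2d^2$.
\end{proof}

\begin{remark}
The inclusion $\mathbf{B}^d\subseteq D$ is used only to have $0$ in the interior of $D$, so that $v_\sigma$ and $\mu_\sigma$ make sense, and to have $\operatorname{tr}M\le1$. Both devices found in Section~\ref{sec:plane} are needed for the sharp constant. Without centering, $p_i(1-p_i)$ becomes $p_i$, and \eqref{eq:chain} gives only $\sum_i|b_i|^2\ge d^2$. With $\mathrm{Id}$ in place of $K$ and the estimate $\mathbb{E}\langle b,v_\sigma\rangle^2\le|b|^2$, the left-hand side of \eqref{eq:key} becomes $d$, and for $n=2d$ one gets only $\sum_i|b_i|^2\ge2d$.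
\end{remark}

\begin{proof}[Proof of Corollary~\ref{cor:unit}]
Theorem~\ref{thm:squares} for $b_i=u_i/r$ gives $n/r^2\ge d^2n/(n-d)$. If $k=d/(n-d)$ is an integer, divide the points of Proposition~\ref{prop:examples} by their common norm $\sqrt{dk}$. The resulting unit vectors admit $r=1/\sqrt{dk}=\sqrt{n-d}/d$.
\end{proof}

\begin{remark}
In terms of half-spaces, Corollary~\ref{cor:unit} says that for unit vectors $u_1,\dots,u_n$ with $n>d$, the polyhedron $P=\{x:\langle u_i,x\rangle\le1\text{ for all }i\}$ lies in no ball $R\mathbf{B}^d$ with $R<d/\sqrt{n-d}$; for $n=2d$ the threshold $\sqrt d$ is the circumradius of the cube $[-1,1]^d$. Indeed, if $P\subseteq R\mathbf{B}^d$, then every unit vector $w$ has $\max_i\langle u_i,w\rangle\ge1/R$, since otherwise $tw\in P$ for some $t>R$; by \eqref{eq:support}, $r=1/R$ is admissible in the corollary.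
\end{remark}

\section{The cases of equality}\label{sec:equality}

The ``if'' part of Theorem~\ref{thm:equality} is Proposition~\ref{prop:examples}. For the converse, suppose $\sum_i|b_i|^2=d^2n/(n-d)$. Then all inequalities in \eqref{eq:chain} are equalities. The last one gives $p_i=d/n\in(0,1)$ for all $i$, and the first one allows us to apply Proposition~\ref{prop:key}. With $\kappa:=d/(n-d)>0$ we get $M=\frac1d\mathrm{Id}$ and, for all $i$ and $\sigma$,
\begin{equation}\label{eq:kappa}
Y_i:=\langle b_i,v_\sigma\rangle=
\begin{cases}
1 & \text{if } i\in I_\sigma,\\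
-\kappa & \text{if } i\notin I_\sigma .
\end{cases}
\end{equation}
These two facts together give
\begin{equation}\label{eq:gram}
\langle b_i,b_j\rangle=d\,b_i^TMb_j=d\,\mathbb{E}\,Y_iY_j ,
\end{equation}
so the Gram matrix of the $b_i$ is determined by the law of the random set $I_\sigma$. It remains to find this law: which sets occur, and with what probabilities.

\medskip\noindent\emph{Step 1: $D$ is simplicial.} As $p_i>0$, every index represents a vertex, so $b_1,\dots,b_n$ are distinct and are the vertices of $D$. Let $F$ be a facet and $\sigma\subseteq F$ a simplex of $\Sigma$. The vertices of $F$ are the $b_i$ with $\langle b_i,v_\sigma\rangle=1$, which by \eqref{eq:kappa} are the $b_i$ with $i\in I_\sigma$. So $F=\sigma$, and $\Sigma$ is the set of facets of $D$.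

\medskip\noindent\emph{Step 2: the linear relations among the $b_i$.} Fix a facet $\sigma$ and write $I=I_\sigma$, $v=v_\sigma$. The vectors $b_i$ ($i\in I$) are affinely independent and lie in the hyperplane $\langle x,v\rangle=1$, which misses $0$; so they form a basis of $\mathbb{R}^d$. Let $(b_i^*)_{i\in I}$ be the dual basis, $\langle b_l,b_i^*\rangle=\delta_{li}$. For $j\notin I$ write $b_j=\sum_{i\in I}\beta_{ji}b_i$, so that $\beta_{ji}=\langle b_j,b_i^*\rangle$. Pairing with $v$ and using \eqref{eq:kappa},
\begin{equation}\label{eq:beta}
\sum_{i\in I}\beta_{ji}=-\kappa\qquad(j\notin I).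
\end{equation}
To isolate a single coefficient $\beta_{ji}$ we need a second facet whose vector differs from $v$ by a multiple of $b_i^*$. A neighbor of $\sigma$ has this property. Fix $i\in I$. The convex hull of the $b_l$ with $l\in I\setminus\{i\}$ is a $(d-2)$-dimensional face of $\sigma$, hence of $D$, and such a face of a $d$-polytope lies in exactly two facets. (For $d=1$ this face is empty, and the two facets are the endpoints.) Let $\sigma'\ne\sigma$ be the other one. Then $I\setminus\{i\}\subseteq I_{\sigma'}$, and $i\notin I_{\sigma'}$, since otherwise $I_{\sigma'}=I$. The vector $v_{\sigma'}-v$ is orthogonal to $b_l$ for $l\in I\setminus\{i\}$, so $v_{\sigma'}=v+tb_i^*$ for some real $t$. Pairing with $b_i$ gives $-\kappa=1+t$. Pairing with $b_j$ for $j\notin I$ gives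
\[
\langle b_j,v_{\sigma'}\rangle=-\kappa-(1+\kappa)\beta_{ji},
\]
and by \eqref{eq:kappa} we conclude that $\beta_{ji}=-1$ if $j\in I_{\sigma'}$ and $\beta_{ji}=0$ otherwise. Since $|I_{\sigma'}|=d$, exactly one $j\notin I$ lies in $I_{\sigma'}$.

Thus the sets $G_j=\{i\in I:\beta_{ji}=-1\}$, $j\notin I$, partition $I$; we have $b_j=-\sum_{i\in G_j}b_i$; and $|G_j|=\kappa$ by \eqref{eq:beta}. So $k=\kappa$ is a positive integer. The $n-d$ \emph{groups} $S_j=G_j\cup\{j\}$ partition $\{1,\dots,n\}$, each has $k+1$ elements, and $\sum_{i\in S_j}b_i=0$. The span $U_j$ of the vectors of $S_j$ has the basis $(b_i)_{i\in G_j}$, so $\dim U_j=k$ and $\mathbb{R}^d=\bigoplus_jU_j$.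

\medskip\noindent\emph{Step 3: the facets.} We claim that the sets $I_\tau$, $\tau\in\Sigma$, are exactly the sets obtained from $\{1,\dots,n\}$ by omitting one index from each group. Let $I'$ be such a set. Any $k$ vectors of a group span $U_j$, because the group sums to $0$, so $(b_i)_{i\in I'}$ is a basis of $\mathbb{R}^d$. Let $v'$ satisfy $\langle b_i,v'\rangle=1$ for $i\in I'$. An omitted vector is minus the sum of $k$ such $b_i$, so it has inner product $-k$ with $v'$. Hence $\langle x,v'\rangle=1$ is a supporting hyperplane that contains exactly the $d$ vertices $b_i$, $i\in I'$, which are affinely independent; it cuts out a facet with index set $I'$. Conversely, $I_\tau$ contains no whole group $S_j$, since $\sum_{i\in S_j}\langle b_i,v_\tau\rangle$ is $0$ and not $k+1$. So $I_\tau$ omits at least one index from each of the $n-d$ groups, and it omits $n-d$ indices in all.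

\medskip\noindent\emph{Step 4: the probabilities.} Suppose $I'$ omits $l$ from a group $S$, and let $i\in S\setminus\{l\}$. Replace the column $b_i$ of $\det(b_s)_{s\in I'}$ by $b_l=-b_i-\sum_{s\in S\setminus\{i,l\}}b_s$. The vectors in the last sum are other columns, so the determinant is multiplied by $-1$. Any two facets are connected by such replacements, one group at a time, so by \eqref{eq:det} all facets have the same probability. The law $\mu$ is therefore uniform on the product of the groups: the omitted indices are independent, and each is uniform in its group.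

\medskip\noindent\emph{Step 5: the Gram matrix.} Now $Y_i=-k$ if $i$ is the omitted index of its group, which has probability $\frac1{k+1}$, and $Y_i=1$ otherwise. So $\mathbb{E}Y_i=0$ and $\mathbb{E}Y_i^2=\frac{k+k^2}{k+1}=k$. If $i\ne j$ lie in the same group, then $Y_iY_j=-k$ when one of them is omitted, with probability $\frac2{k+1}$, and $Y_iY_j=1$ otherwise, so $\mathbb{E}Y_iY_j=\frac{(k-1)-2k}{k+1}=-1$. If $i,j$ lie in different groups, then $Y_i$ and $Y_j$ are independent and $\mathbb{E}Y_iY_j=0$. By \eqref{eq:gram}, $|b_i|^2=dk$; within a group $\langle b_i,b_j\rangle=-d$, so all distances equal $\sqrt{2d(k+1)}$; and vectors from different groups are orthogonal. The vectors of $S_j$ sum to $0$ and span the $k$-dimensional space $U_j$, so they are the vertices of a regular $k$-dimensional simplex centered at $0$ with circumradius $\sqrt{dk}$, and the $U_j$ are pairwise orthogonal.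

For $n=2d$ we have $k=1$, and each simplex is a pair $\pm b$ with $|b|=\sqrt d$. This completes the proof of Theorem~\ref{thm:equality}. \qed

\section{Sums of norms and other exponents}\label{sec:norms}

For the sum of the norms we bound each factor $\sqrt{p_i(1-p_i)}$ in \eqref{eq:key} separately, which is why $n$ does not appear in the result.

\begin{proof}[Proof of Theorem~\ref{thm:norms}]
Since $p(1-p)\le\frac14$, with equality only for $p=\frac12$, inequality \eqref{eq:key} gives $d^{3/2}\le\frac12\sum_i|b_i|$.

Suppose equality holds. Then equality holds in \eqref{eq:key}, and $p_i=\frac12$ whenever $b_i\ne0$. If $b_i=0$, then $b_i$ is an interior point of $D$ and not a vertex, so $p_i=0$. By \eqref{eq:sump}, exactly $2d$ of the $b_i$ are nonzero. For these, Proposition~\ref{prop:key} gives $\langle b_i,v_\sigma\rangle=\pm1$ for every $\sigma$ and $M=\frac1d\mathrm{Id}$, hence $|b_i|^2=d\,\mathbb{E}\langle b_i,v_\sigma\rangle^2=d$. The $2d$ nonzero points include all vertices of $D$, so their convex hull is $D$, and their squared norms add up to $2d^2$. By Theorem~\ref{thm:equality} with $n=2d$,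 they are the points $\pm\sqrt d\,e_j$ for an orthonormal basis $(e_j)$. Conversely, these $2d$ points, with any number of zeros added, have $\sum_i|b_i|=2d\sqrt d$, and their convex hull contains $\mathbf{B}^d$ by Proposition~\ref{prop:examples}.

Let $n=2d$ and $q\ge1$. The power mean inequality $\frac1n\sum_ix_i^q\ge\bigl(\frac1n\sum_ix_i\bigr)^q$ for $x_i\ge0$ gives
\[
\sum_{i=1}^{2d}|b_i|^q\ge(2d)^{1-q}\bigl(2d^{3/2}\bigr)^q=2d^{\,1+q/2},
\]
and the points $\pm\sqrt d\,e_j$ attain this value.
\end{proof}

The case $q=2$ is a second route from Proposition~\ref{prop:key} to \eqref{eq:conj}.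

\begin{remark}
The bound $\sum_{i=1}^{2d}|b_i|^q\ge2d^{1+q/2}$ does not hold for all $q>0$: for small $q$ a few long vectors are cheap, and it pays to place some points at the origin. For $d=2$, take the point $0$ and the vertices of an equilateral triangle centered at $0$ with circumradius $2$, which contains the unit disk by Proposition~\ref{prop:examples}. The sum is $3\cdot2^q$, and $3\cdot2^q<4\cdot2^{q/2}$ when $q<2\log_2(4/3)$.
\end{remark}

\begin{thebibliography}{1}

\bibitem{Ivanov}
Grigory Ivanov, \emph{Zong's problem on $2d$ half-spaces containing the unit ball}, arXiv:2609.38394 (2026).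

\end{thebibliography}
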